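# Every 6-chromatic graph appears in the visibility graph of a large planar set with no four collinear points

## 1. The containment theorem and its terms

**Theorem 1.** For every graph $H$ with $\chi(H)\le 6$ there is a number $N(H)$ with the following property. Let $P$ be a finite set of points in the plane with $|P|\ge N(H)$ and no four points of $P$ on a line. Then the visibility graph $\mathcal V_P$ contains $H$.

The *visibility graph* $\mathcal V_P$ has vertex set $P$, and two distinct points $p,q\in P$ are adjacent when the open segment $pq$ contains no point of $P$: from $p$ one can see $q$. *Contains* means that $\mathcal V_P$ has a subgraph isomorphic to $H$, not necessarily induced.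

So the question is which graphs are unavoidable among points that see each other. Some hypothesis on collinearity is necessary: if all of $P$ lies on one line, each point sees only its neighbors on the line and $\mathcal V_P$ is a path. Theorem 1 allows three points on a line but not four.

**Example.** Let $P=\{0,1,2\}^2$, the $3\times3$ grid. No four points are collinear, and eight lines contain three points: three rows, three columns, two diagonals. Each such line blocks one pair, namely its two ends. The blocked pairs are the six pairs of corners, $\{(0,1),(2,1)\}$ and $\{(1,0),(1,2)\}$. So $\mathcal V_P$ is the complete multipartite graph $K_{4,2,2,1}$, with $36-8=28$ edges.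

The problem comes from Bhaswar B. Bhattacharya, Sandip Das, Sk Samim Islam, Aashirwad Mohapatra, and Saumya Sen, "Large Planar Point Sets Contain 4 Collinear Points or Almost 7-Cliques, and Related Results", arXiv:2609.25727 (2026). It is posed against the following known results: the conclusion holds for every $H$ with $\chi(H)\le5$, and for every $H$ with $\chi(H)=6$ that has a *color-critical* edge, that is, an edge $e$ with $\chi(H\setminus e)<\chi(H)$. Every 6-chromatic graph on at most ten vertices has such an edge. The graph $K_{1,2,2,2,2,2}$, on eleven vertices, has none: after deleting an edge $ab$ we still find a $K_6$ by choosing, in one of the two classes meeting $ab$ that has two vertices, the vertex that is not on $ab$. The proof below does not use these known results.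

Here is the textbook theorem that turns the problem into one about counting edges.

**Erdős–Stone theorem.** Let $r\ge1$, $\delta>0$, and let $H$ be a graph with $\chi(H)\le r+1$. There is $q_0$ such that every graph with $q\ge q_0$ vertices and at least $(1-\frac1r+\delta)\frac{q^2}2$ edges contains $H$.

For $\chi(H)\le6$ we have $r=5$. So we look for a large subset $Q\subseteq P$ that spans *strictly more* than a $\frac45$ fraction of its pairs as edges of $\mathcal V_P$, by a fixed margin.

## 2. Disjoint triples: density 2/3, and the target 4/5

For a finite planar set $P$ let $\mathcal T(P)$ be the set of triples $(a,b,c)$ of points of $P$ with $b$ strictly between $a$ and $c$ on a line containing **exactly** these three points of $P$. We identify $(a,b,c)$ with $(c,b,a)$. Since a pair spans only one line,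

- every pair of points of $P$ lies in at most one triple of $\mathcal T(P)$.

Call $\{a,c\}$ the *outer* pair of the triple, and $\{a,b\},\{b,c\}$ its *inner* pairs. For $Q\subseteq P$ let $b(Q)$ be the number of pairs in $Q$ that are outer pairs of triples of $\mathcal T(P)$. The middle point need not be in $Q$: for the four corners $Q$ of the $3\times 3$ grid, $b(Q)=6$ although $Q$ contains no triple. If no four points of $P$ are collinear, a pair is non-adjacent in $\mathcal V_P$ exactly when it is an outer pair, so $b(Q)$ is the number of non-adjacent pairs in $Q$.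

**The direct count.** The natural first attempt is $Q=P$. Each non-edge is the outer pair of a triple, each triple uses three pairs, and different triples share no pair. So there are at most $\frac13\binom n2$ non-edges, and $\mathcal V_P$ has edge density at least $\frac23$. Since $\frac23>\frac12$, the Erdős–Stone theorem with $r=2$ gives every $H$ with $\chi(H)\le3$. Here the direct count stops: $\frac23$ is only the threshold $1-\frac1r$ for $r=3$, and we want more than $\frac45$. We have not yet used the freedom to choose $Q$. The statement to aim for is this.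

**Theorem A.** There are absolute constants $\delta,\gamma,\theta>0$ and $n_0$ such that every planar set $P$ of $n\ge n_0$ points, with no line containing more than $\theta n$ points of $P$, has a subset $Q$ with $|Q|\ge\gamma n$ and $b(Q)\le(\frac1{10}-\delta)|Q|^2$.

**Theorem A implies Theorem 1.** Let no four points of $P$ be collinear and let $n\ge\max(n_0,3/\theta)$, so that lines contain at most $3\le\theta n$ points. Take $Q$ from Theorem A and put $q=|Q|$. The graph $\mathcal V_P[Q]$ has at least
$$\binom q2-\Bigl(\frac1{10}-\delta\Bigr)q^2=\frac{q^2}2\Bigl(\frac45+2\delta\Bigr)-\frac q2\ \ge\ \Bigl(\frac45+\delta\Bigr)\frac{q^2}2$$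
edges as soon as $q\ge1/\delta$. Since $q\ge\gamma n$ is large when $n$ is, the Erdős–Stone theorem with $r=5$ gives $H$. $\square$

The rest, up to Section 10, proves Theorem A.

## 3. The weight 1/distance and the fraction 1/5

Rotate so that all $x$-coordinates are distinct, and number the points by $x$-coordinate. In a triple $(a,b,c)$ the point $b$ is between $a$ and $c$ in this order too. So the rank distances satisfy $d=d_1+d_2$, where $d_1,d_2,d$ belong to $\{a,b\},\{b,c\},\{a,c\}$. Give a pair at rank distance $d$ the weight $\frac1d$. Then
$$\frac1{d_1}+\frac1{d_2}-\frac4d=\frac{(d_1-d_2)^2}{d_1d_2d}\ge0 .$$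
So a triple has total weight at least $\frac5d$, and its outer pair carries at most a fifth of it. Summed over the disjoint triples, *outer pairs carry at most $\frac15$ of the total weight*, which is better than $\frac13$.

Weights convert into a choice of $Q$ because $\frac1d$ is a positive combination of windows. A pair at distance $d$ lies in $(w-d)_+$ windows of $w$ consecutive ranks, where $(x)_+=\max(x,0)$, and with
$$c_w=\frac{2}{(w-1)w(w+1)}=\frac1{w-1}-\frac2w+\frac1{w+1}\qquad(w\ge2)$$
we shall see that $\sum_{w>d}c_w(w-d)=\frac1d$. For instance, for $d=1$ the sum is $\sum_{w\ge2}\frac{2}{w(w+1)}=2\cdot\frac12=1$. So the weighted count is an average over windows, and some window should have at most about $\frac15$ of its pairs outer.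

This yields edge density $\frac45-o(1)$ (see the remark after Lemma 1), which exceeds $\frac34$ and handles $\chi(H)\le5$. For $\chi(H)=6$ it stops exactly at the threshold: we need $\frac45+\delta$. The inequality has no slack when $b$ is midway between $a$ and $c$ in rank. So we must study the case of near equality, in which, at most scales,

- almost every pair lies in a triple,
- in almost every triple the middle point is nearly the midpoint in rank.

Up to now geometry has entered only through vertical strips. The decisive input is that **both sides of an arbitrary line are also convex**, so the same near equality holds on each side. If a triple crosses a line, two of its points are on the same side, and *their only triple is not contained in that side*. Such pairs are rare by near equality on that side, so few triples cross, and hence few close pairs are separated by the line. On most scales each block of consecutive points then lies almost entirely on one side. The midpoint property says that if two blocks are on the same side, so is the block midway. Such a two-coloring of the blocks can change color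 only once. But a ham-sandwich line halves both the first half and the second half of the blocks, and this is a contradiction.

## 4. The counterexample, convex pieces, and the truncated kernel

**Step 1: assume Theorem A fails, in a usable form.** For each integer $\nu\ge2$ try the constants $\delta=\frac1{10\nu}$, $\gamma=\frac1\nu$, $\theta=\nu^{-2}$, $n_0=100\nu^2$. As they do not work, there is a set $P=P_\nu$ of $n\ge100\nu^2$ points, with no line containing more than $n/\nu^2$ of them, such that with $\varepsilon=\frac1\nu$ and $m=\lceil n/\nu\rceil$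
$$b(Q)\ge(1-\varepsilon)\frac{|Q|^2}{10}\quad\text{for every }Q\subseteq P\text{ with }|Q|\ge m.\tag{1}$$
Rotate so that all $x$-coordinates are distinct. Put $K=m-1$. Then $K\ge\frac n\nu-1\ge\frac n{2\nu}$, so $\varepsilon\log\frac nK\le\frac{\log2\nu}\nu\le1$. Until Section 8, $\nu$ and $P$ are fixed.

**Step 2: pieces, the sets on which outer pairs and triples agree.** A *piece* is a set $Q=P\cap C$ with $C$ convex. Let $\mathcal T(Q)$ be the set of triples of $\mathcal T(P)$ contained in $Q$. If a pair in a piece is the outer pair of a triple of $\mathcal T(P)$, then by convexity the middle point is in $Q$ as well. Hence $b(Q)=|\mathcal T(Q)|$ for a piece. In the $3\times3$ grid the top two rows are a piece. The four corners are not: a convex set containing them contains the whole grid.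

Order a piece by $x$-coordinate as $q_1,\dots,q_N$ and put $d_Q(q_i,q_k)=|i-k|$. Sets of consecutive points of a piece are pieces (intersect with a vertical strip), and so are intersections of pieces with half-planes. If $Q'\subseteq Q$ then $d_{Q'}\le d_Q$ on $Q'$.

**Step 3: the kernel, restricted to windows of size at least $m$.** Assumption (1) says nothing about small sets, so we only use windows of size $w\ge m$. By telescoping, for $v\ge2$,
$$\sum_{w\ge v}c_w=\sum_{w\ge v}\Bigl[\Bigl(\frac1{w-1}-\frac1w\Bigr)-\Bigl(\frac1w-\frac1{w+1}\Bigr)\Bigr]=\frac1{v-1}-\frac1v=\frac1{(v-1)v}.$$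
Summing over $v\ge d+1$, where each $w>d$ is counted $w-d$ times, gives $\sum_{w>d}c_w(w-d)=\frac1d$ for $d\ge1$. Define, for real $x>0$,
$$f(x)=\frac1x\ \ (x\ge K),\qquad f(x)=\frac1K+\frac{K-x}{K(K+1)}\ \ (x\le K).$$
Then for all integers $d\ge1$
$$f(d)=\sum_{w\ge m}c_w\,(w-d)_+ .\tag{2}$$
For $d\ge K$ this is the previous identity, since $w>d$ forces $w\ge K+1=m$. For $d\le K$ the right side is
$$\sum_{w>K}c_w(w-K)+(K-d)\sum_{w\ge m}c_w=\frac1K+\frac{K-d}{(m-1)m}=f(d).$$

**Step 4: elementary properties of $f$.**

- $f$ is decreasing, $f\le\frac1K+\frac1{K+1}\le\frac2K$, and $f(x)\ge\frac1K$ for $x\le K$.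
- $xf(x)$ is non-decreasing: on $(0,K]$ it is $\frac{x(2K+1-x)}{K(K+1)}$, which is increasing there with value $1$ at $K$, and on $[K,\infty)$ it is $1$. Hence $\frac x2f(\frac x2)\le xf(x)$, that is, $f(\frac x2)\le2f(x)$.
- $\sum_{d=1}^Kf(d)=1+\frac{K(K-1)/2}{K(K+1)}\le\frac32$.

**Step 5: the total weight of a piece.** For a piece $Q$ with $N$ points let $F_Q=\sum f(d_Q)$ over all pairs in $Q$. At each distance there are at most $N$ pairs, and $\sum_{K<d<N}\frac1d\le\log^+\frac NK$, where $\log^+=\max(\log,0)$. Hence
$$F_Q\le N\Bigl(2+\log^+\frac NK\Bigr),\qquad\varepsilon F_Q\le2N,\qquad F_Q\le2N\ \text{ if }N<m.\tag{3}$$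
The second bound uses $2\varepsilon\le1$ and $\varepsilon\log\frac nK\le1$. The third holds because $N<m$ means $N\le K$.

**Step 6: the defect of a triple.** We measure how far a triple is from equality in $\frac1{d_1}+\frac1{d_2}\ge\frac4d$, with a correction that repairs the truncation. For $t=(a,b,c)\in\mathcal T(Q)$ put $d_1=d_Q(a,b)$, $d_2=d_Q(b,c)$, $d=d_1+d_2=d_Q(a,c)$ and
$$D(t)=f(d_1)+f(d_2)-4f(d),\qquad D^+(t)=D(t)+\frac8K\mathbf 1[d<4K].$$

**Fact (4).** $D^+\ge0$. If $d\ge4K$, then $D=\frac{(d_1-d_2)^2}{d_1d_2d}\ge0$ when $d_1,d_2\ge K$, and $D\ge\frac1{4K}$ otherwise.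

*Proof.* If $d<4K$, then $D\ge-4f(d)\ge-\frac8K$, so $D^+\ge0$. Let $d\ge4K$, so $D^+=D$. If $d_1,d_2\ge K$, then $D=\frac d{d_1d_2}-\frac4d=\frac{d^2-4d_1d_2}{d_1d_2d}$, and the numerator is $(d_1-d_2)^2$. Otherwise exactly one of them, say $d_1$, is less than $K$ (both would give $d<2K$), and $d_2>K$. Then
$$D\ge\frac1K+\frac1{d_2}-\frac4d\ge\frac1K-\frac3d\ge\frac1K-\frac3{4K}=\frac1{4K}.\ \square$$

**Fact (5).** If $x,y$ are the two numbers $d_1,d_2$ in either order, then $f(y)\le8f(x)+6D^+(t)$.

This says that if one inner pair is much heavier than the other, the defect pays for it.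

*Proof.* If $d<4K$, then $x<4K$ and $f(y)\le\frac2K=8f(4K)\le8f(x)$. Let $d\ge4K$, so $D^+=D$. If $y\ge\frac x2$, then $f(y)\le f(\frac x2)\le2f(x)$. Let $y<\frac x2$. Then $x>\frac23d>K$.

If $y\ge K$: here $x-y>\frac x2$ and $d<\frac{3x}2$, so by Fact (4)
$$D=\frac{(x-y)^2}{xyd}\ge\frac{x^2/4}{xy\cdot3x/2}=\frac1{6y}=\frac{f(y)}6 .$$

If $y<K$: $D=f(y)+\frac1x-\frac4d\ge f(y)-\frac3d\ge f(y)-\frac3{4K}\ge\frac{f(y)}4$, because $f(y)\ge\frac1K$. In both cases $f(y)\le6D^+$. $\square$

## 5. Near equality in every convex piece

For a piece $Q$ let $\mathrm{Un}(Q)=\sum f(d_Q(p,q))$ over the pairs $\{p,q\}\subseteq Q$ contained in no triple of $\mathcal T(Q)$. A pair counts as uncovered also when its triple exists in $\mathcal T(P)$ but leaves $Q$. In the $3\times3$ grid, with $U$ the top two rows, the pair $(0,1),(0,2)$ is uncovered in $U$: its triple is the first column, which is not contained in $U$.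

**Lemma 1.** If $Q$ is a piece with $|Q|=N\ge m$, then $\sum_{t\in\mathcal T(Q)}D^+(t)+\mathrm{Un}(Q)\le35N$. For every piece $Q$, $\mathrm{Un}(Q)\le35|Q|$.

By comparison, the bound (3) for the total weight is $N(2+\log^+\frac NK)$, so the lemma loses the logarithm. That is the gain exploited from here on.

*Proof.*

**Step 1: outer pairs carry at least about a fifth of the weight.** This comes from (1), applied to windows. For $w\ge m$ and $s\in\mathbb Z$ let $I_{s,w}=\{q_i:1\le i\le N,\ s<i\le s+w\}$. It is a piece. A pair at distance $d$ lies in exactly $(w-d)_+$ of the windows of size $w$. So by (2), and since the outer pairs in $I_{s,w}$ number $b(I_{s,w})$,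
$$\sum_{t\in\mathcal T(Q)}f(d_Q(a,c))=\sum_{w\ge m}c_w\sum_sb(I_{s,w}),\qquad F_Q=\sum_{w\ge m}c_w\sum_s\binom{|I_{s,w}|}2 .$$
If $|I_{s,w}|\ge m$, then (1) gives $b(I_{s,w})\ge(1-\varepsilon)\frac{|I_{s,w}|^2}{10}\ge\frac{1-\varepsilon}5\binom{|I_{s,w}|}2$. We discard the windows with fewer than $m$ points. Since $N,w\ge m$, a non-empty such window is neither uncut nor all of $Q$. So it is a prefix or a suffix of $Q$, and for each $w$ each length $r<m$ occurs at most once as a prefix and once as a suffix. Their contribution to $F_Q$ is at most
$$\sum_{w\ge m}c_w\cdot2\sum_{r<m}\binom r2=\frac1{(m-1)m}\cdot2\binom m3\le m .$$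
Hence
$$\sum_{\mathcal T(Q)}f(d_Q(a,c))\ge\frac{1-\varepsilon}5(F_Q-m).\tag{6}$$

**Step 2: compare with the upper bound from disjoint triples.** Each pair lies in at most one triple, so
$$F_Q=\sum_{\mathcal T(Q)}\bigl(f(d)+f(d_1)+f(d_2)\bigr)+\mathrm{Un}(Q)=5\sum_{\mathcal T(Q)}f(d)+\sum_{\mathcal T(Q)}D+\mathrm{Un}(Q).\tag{7}$$
With (6) and (3), $\sum D+\mathrm{Un}(Q)\le F_Q-(1-\varepsilon)(F_Q-m)\le\varepsilon F_Q+m\le3N$.

**Step 3: pass from $D$ to $D^+$.** There are at most $4KN$ triples with $d<4K$, as their outer pairs are distinct and there are at most $N$ pairs at each distance. So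
$$\sum D^+\le\sum D+\frac8K\cdot4KN=\sum D+32N ,\tag{8}$$
which proves the first claim. As $D^+\ge0$, the second claim follows for $|Q|\ge m$. For $|Q|<m$, (3) gives $\mathrm{Un}(Q)\le F_Q\le2|Q|$. $\square$

**Remark (the case $\chi(H)\le5$).** The same computation makes the averaging argument of Section 3 precise. Fix $0<\eta\le1$ and an integer $\nu\ge3$. Let $P$ be a planar set with no four collinear points and $n=|P|$ large, and suppose that $b(Q)\ge(1+\eta)\frac{|Q|^2}{10}$ whenever $|Q|\ge m=\lceil n/\nu\rceil$. The proof of (6) gives $\sum_{\mathcal T(P)} f(d)\ge\frac{1+\eta}5(F_P-m)$, while (7), (8) and $D^+\ge0$ give $5\sum_{\mathcal T(P)} f(d)\le F_P+32n$. So $\eta F_P\le32n+2m\le34n$. But $F_P\ge\frac n2\sum_{K\le d\le n/2}\frac1d\ge\frac n2\log\frac\nu2$, because $K<\frac n\nu$. This is impossible when $\eta\log\frac\nu2>68$. So for such $\nu$ some $Q$ with $|Q|\ge n/\nu$ has fewer than $(1+\eta)\frac{|Q|^2}{10}$ non-edges. With $\eta$ small its density exceeds $\frac34$ by a fixed margin for large $n$, and the Erdős–Stone theorem with $r=4$ gives every $H$ with $\chi(H)\le5$. It does not give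 a density above $\frac45$.

## 6. An arbitrary line separates few close pairs

**Lemma 2.** Let $Q$ be a piece, $|Q|=N\ge m$, let $\ell$ be a line missing $P$, and let $U,L$ be the parts of $Q$ on the two sides of $\ell$. Then $\sum_{p\in U,\,q\in L}f(d_Q(p,q))\le525N$.

*Proof.* The purpose is to charge every separated (*mixed*) pair to an uncovered pair of $Q$, of $U$ or of $L$, or to a defect.

Mixed pairs in no triple of $\mathcal T(Q)$ contribute at most $\mathrm{Un}(Q)$. Any other mixed pair lies in a triple $t=(a,b,c)\in\mathcal T(Q)$ meeting both sides. Then $a$ and $c$ are on different sides, since otherwise $b$, being between them, would be on the same side too. The point $b$ is on the side of exactly one of them. So exactly one inner pair of $t$ is same-side. Let $x$ be its distance in $Q$, and $y$ the distance of the other inner pair. The two mixed pairs of $t$ are the outer pair, with $f(d)\le f(x)$, and the other inner pair, with $f(y)\le8f(x)+6D^+(t)$ by Fact (5). Together they contribute at most $9f(x)+6D^+(t)$.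

The same-side pair lies in $U$, say. Its unique triple is $t$, which is not contained in $U$. So it is counted in $\mathrm{Un}(U)$, with weight at least $f(x)$, because $d_U\le d_Q$ and $f$ is decreasing. The same holds for $L$. Distinct triples give distinct pairs. Since $U$ and $L$ are pieces, Lemma 1 applies to both, and the sum is at most
$$\mathrm{Un}(Q)+9\bigl(\mathrm{Un}(U)+\mathrm{Un}(L)\bigr)+6\sum_{\mathcal T(Q)}D^+\le9\cdot35N+6\cdot35N=525N.\ \square$$

The next lemma turns this into a statement about blocks: at fine dyadic levels, most blocks are almost entirely on one side.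

**Lemma 3.** Let $W$ be a set of $N=2^Jh$ consecutive points of $P$ with $h\ge m$, and let $\ell$ be a line missing $P$ with sides $U,L$. For $0\le j\le J$ split $W$ into $2^j$ consecutive *level-$j$ blocks* $B$ of equal size, let $u_B=|B\cap U|/|B|$, and let $\beta_j$ be the average of $u_B(1-u_B)$ over level-$j$ blocks. Then $\beta_j\le\frac{1050}{j+1}$.

*Proof.* The value $u_B$ is the average of the values of its two halves and $u(1-u)$ is concave, so $\beta_0\ge\beta_1\ge\cdots\ge\beta_J$. Let $H_i=N/2^i$ be the size of a level-$i$ block. The number of mixed pairs inside a common level-$i$ block is $\sum_BH_i^2u_B(1-u_B)=2^iH_i^2\beta_i=NH_i\beta_i$. Therefore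
$$\sum_{i\le j}\frac1{H_i}\#\{\text{mixed pairs in a common level-}i\text{ block}\}=N\sum_{i\le j}\beta_i\ge N(j+1)\beta_j .$$
On the left, a mixed pair at distance $d$ has coefficient at most $\sum_{i\le j,\,H_i>d}H_i^{-1}$. This is a geometric sum with ratio $2$, at most twice its largest term. All $H_i$ in it are greater than $d$ and at least $m$. So the coefficient is at most $\frac2{\max(d,m)}\le2f(d)$. By Lemma 2 with $Q=W$, the left side is at most $2\cdot525N=1050N$. $\square$

## 7. A window in which middle points are midpoints

Lemma 1 bounds the total defect by a constant times $n$. There are about $\log\nu$ scales (from $m\approx n/\nu$ up to $n$) sharing it, so for large $\nu$ some scale has almost no defect.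

Fix $J\ge3$ and $g=2^J$. For a set $W$ of $gh$ consecutive points of $P$ let $r(p)\in\{1,\dots,gh\}$ be the rank of $p$ in $W$, and let $B_i=\{p\in W:(i-1)h<r(p)\le ih\}$ for $1\le i\le g$.

**Lemma 4.** If $\nu$ is large enough in terms of $J$, there are $h\ge m$ and a set $W$ of $gh$ consecutive points of $P_\nu$ such that for all $1\le i<k\le g$ with $k-i\ge6$, at least $0.15h^2$ pairs $(a,c)\in B_i\times B_k$ are outer pairs of triples $(a,b,c)\in\mathcal T(P)$ with $|2r(b)-r(a)-r(c)|<h$.

*Proof.* Throughout, $D^+$, $d_1$, $d_2$, $d$ are taken in $P$. Distances in a set of consecutive points are the same.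

**Step 1: at most scales, windows have little excess of outer pairs.** For a set $I$ of $w\ge m$ consecutive points of $P$ let $E(I)=b(I)-(1-\varepsilon)\frac{w^2}{10}$. By (1), $E(I)\ge0$. Apply the proof of Lemma 1 with $Q=P$. By (8), $\sum D\ge\sum D^+-32n\ge-32n$, so (7) gives $5\sum_{\mathcal T(P)}f(d)\le F_P+32n$. Call $I_{s,w}$ *full* if it has exactly $w$ points. For full windows $b\ge E+\frac{1-\varepsilon}5\binom w2$, so the argument for (6) now yields
$$\sum_{\mathcal T(P)}f(d)\ge\sum_{\text{full}}c_wE(I_{s,w})+\frac{1-\varepsilon}5(F_P-m).$$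
Hence $\sum_{\text{full}}c_wE\le\frac15(\varepsilon F_P+32n+m)\le\frac15(2n+32n+n)=7n$. Let $e(h)=\frac1{nh^2}\sum_IE(I)$ over all sets $I$ of $h$ consecutive points of $P$. As $c_h\ge2h^{-3}$,
$$\sum_{h\ge m}\frac{e(h)}h\le\frac1{2n}\sum_{\text{full}}c_wE\le\frac72\le4 .$$

**Step 2: at most scales, long triples have little defect.** For $0\le s\le n-gh$ let $W_s$ consist of the points of ranks $s+1,\dots,s+gh$ in $P$, and let
$$X(h)=\frac1{ngh}\sum_s\ \sum_{t\in\mathcal T(W_s),\,d(t)\ge h}D^+(t).$$
A triple with outer distance $d$ contributes only if $h\le d<gh$, and it is contained in at most $gh$ of the sets $W_s$. If $h_0$ is the least integer exceeding $\frac dg$, then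
$$\sum_{d/g<h\le d}\frac1h\le\frac1{h_0}+\log\frac d{h_0}\le1+\log g .$$
So by Lemma 1 for $Q=P$,
$$\sum_h\frac{X(h)}h\le\frac1n\sum_{t\in\mathcal T(P)}D^+(t)\sum_{d/g<h\le d}\frac1h\le35(1+\log g).$$

**Step 3: choose the scale $h$.** Let $H=\lfloor n/(2g)\rfloor$. For $\nu$ large, $H\ge\frac n{4g}$ and $m\le\frac{2n}\nu$, so $\frac Hm\ge\frac\nu{8g}$ and $\sum_{h=m}^H\frac1h\ge\log\frac\nu{8g}>0$. Averaging with weights $\frac1h$, some $h\in[m,H]$ has
$$e(h)+X(h)\le\frac{4+35(1+\log g)}{\log(\nu/8g)} .$$

**Step 4: choose the window $W$.** There are $n-gh+1\ge\frac n2$ values of $s$. Let $B_i(s)$ be the blocks of $W_s$. For each $i$ the sets $B_i(s)$ are distinct for distinct $s$, so $\sum_s\sum_iE(B_i(s))\le g\,nh^2e(h)$. Therefore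
$$\sum_s\Bigl[\frac1{gh^2}\sum_iE(B_i(s))+\frac1{gh}\sum_{t\in\mathcal T(W_s),\,d\ge h}D^+(t)\Bigr]\le n\bigl(e(h)+X(h)\bigr),$$
and some $W=W_s$ satisfies
$$\frac1{gh^2}\sum_iE(B_i)+\frac1{gh}\sum_{t\in\mathcal T(W),\,d\ge h}D^+(t)\le\tau:=2\bigl(e(h)+X(h)\bigr).\tag{9}$$
With $g$ fixed, $\tau\to0$ as $\nu\to\infty$.

**Step 5: many outer pairs between two blocks.** Let $k-i\ge6$. Assumption (1) holds for every large subset, so we may use it for $B_i\cup B_k$, which need not be a piece. The number of pairs of $B_i\times B_k$ that are outer pairs is at least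
$$(1-\varepsilon)\frac{4h^2}{10}-b(B_i)-b(B_k)=(1-\varepsilon)\frac{h^2}5-E(B_i)-E(B_k)\ge(1-\varepsilon)\frac{h^2}5-\tau gh^2\ge0.18h^2$$
for $\nu$ large.

**Step 6: in nearly all of these triples the middle point is near the midpoint.** The triples from Step 5 lie in $W$, because $b$ is between $a$ and $c$ in $x$-order. They have $d>5h\ge4K$, so $D^+=D$, and $d<gh$. Suppose such a triple has $|d_1-d_2|\ge h$. By Fact (4), either
$$D^+\ge\frac{h^2}{d_1d_2d}\ge\frac{4h^2}{d^3}\ge\frac4{g^3h},\qquad\text{or}\qquad D^+\ge\frac1{4K}\ge\frac1{4h}\ge\frac4{g^3h},$$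
where the last step uses $g\ge8$. By (9) there are at most $\tau gh\cdot\frac{g^3h}4=\frac{\tau g^4}4h^2\le0.01h^2$ such triples for $\nu$ large. All others satisfy $|2r(b)-r(a)-r(c)|=|d_1-d_2|<h$, and there are at least $0.17h^2\ge0.15h^2$ of them. $\square$

## 8. The ham-sandwich line and a forbidden block pattern

For each $J\ge3$ choose $\nu=\nu(J)\ge J$ large enough for Lemma 4, and take $h=h(J)$ and $W=W^J$ from it. Let $g=2^J$ and $N=gh$. Since $N\ge m\ge\frac n\nu$, each line contains at most $\frac n{\nu^2}\le\frac N\nu\le\frac NJ$ points of $P$. This is the only use of the hypothesis on lines in Theorem A.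

**Step 1: choose the line.** Let $A,A'$ be the first and last $\frac N2$ points of $W$. We want a line that halves *both*. A line halving only $W$ would not be enough: it could be vertical, with $U$ equal to $A$ inside $W$, and then the midpoint property is not violated at all.

The ham-sandwich theorem gives a line such that each open side contains at most half of $A$ and at most half of $A'$. Translate it to a line $\ell$ by a positive distance smaller than the distance from the original line to every point of $P$ not on it. Then $\ell$ misses $P$, points off the original line keep their sides, and the at most $\frac NJ$ points on it all go to one side. Let $U,L$ be the parts of $P$ on the two sides of $\ell$. Each of $U,L$ contains at most $\frac N4+\frac NJ$ points of $A$, and likewise of $A'$. As $|A|=|A'|=\frac N2$,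
$$\Bigl||A\cap U|-\frac N4\Bigr|\le\frac NJ,\qquad\Bigl||A'\cap U|-\frac N4\Bigr|\le\frac NJ.\tag{10}$$

**Step 2: a pattern that cannot occur.** Put $u_i=|B_i\cap U|/h$.

**Fact (11).** If $i+k=2j$ and $k-i\ge6$, it is impossible that $u_i,u_k\ge\frac{49}{50}$ and $u_{j-1},u_j,u_{j+1}\le\frac1{50}$. The same holds with every $u$ replaced by $1-u$.

*Proof.* Suppose the pattern occurs. At most $\frac2{50}h^2$ pairs of $B_i\times B_k$ have a point in $L$. So at least $0.15h^2-0.04h^2=0.11h^2$ of the pairs of Lemma 4 have $a,c\in U$, and then $b\in U$ because half-planes are convex. Since $r(a)\in((i-1)h,ih]$ and $r(c)\in((k-1)h,kh]$, we have $\frac{r(a)+r(c)}2\in((j-1)h,jh]$. The midpoint condition moves this by less than $\frac h2$, so $r(b)\in((j-\frac32)h,(j+\frac12)h)$. Thus $b\in(B_{j-1}\cup B_j\cup B_{j+1})\cap U$, a set of at most $\frac{3h}{50}$ points. As $(a,b)$ determines $c$, there are at most $h\cdot\frac{3h}{50}=0.06h^2$ such triples, which is less than $0.11h^2$: a contradiction. For the second statement use $L$ in place of $U$. $\square$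

## 9. The limit set and its midpoint property

**Step 1: pass to a limit function.** Let $u^J:[0,1)\to[0,1]$ equal $u_i$ on $[\frac{i-1}g,\frac ig)$. A bounded sequence in $L^\infty[0,1]$ has a weak-$*$ convergent subsequence, so along a subsequence $\int u^J\psi\to\int u\psi$ for every $\psi\in L^1$, with $0\le u\le1$. Since $\int_0^{1/2}u^J=|A\cap U|/N$ and $\int_{1/2}^1u^J=|A'\cap U|/N$, (10) gives $\int_0^{1/2}u=\int_{1/2}^1u=\frac14$.

**Step 2: the limit takes only the values 0 and 1.** Weak limits can average: if the $u_i$ were alternately $0$ and $1$, the limit would be $\frac12$. Lemma 3 excludes this. In that example $\beta_j=\frac14$ for all $j<J$, against $\beta_j\le\frac{1050}{j+1}$ when $J$ is large. In general, for $j\le J$ the averages of $u^J$ over level-$j$ dyadic intervals are the numbers $u_B$ of Lemma 3. Let $J\to\infty$ in the subsequence with $j$ fixed: the average over level-$j$ dyadic intervals $I$ of $\bar u_I(1-\bar u_I)$ is at most $\frac{1050}{j+1}$, where $\bar u_I$ is the mean of $u$ on $I$. Now let $j\to\infty$. The functions equal to $\bar u_I$ on each level-$j$ interval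 $I$ (the dyadic conditional expectations of $u$) converge to $u$ in $L^2$, so $\int u(1-u)=0$. Hence $u=\mathbf 1_S$ almost everywhere for a measurable set $S$ with
$$\bigl|S\cap[0,\tfrac12]\bigr|=\bigl|S\cap[\tfrac12,1]\bigr|=\tfrac14.\tag{12}$$

**Step 3: the convergence is in $L^1$.** Write $S^c=[0,1]\setminus S$. Because the limit is an indicator function, weak convergence gives
$$\int|u^J-\mathbf 1_S|=\int_S(1-u^J)+\int_{S^c}u^J\ \to\ \int_S(1-u)+\int_{S^c}u=0 .$$

**Step 4: Fact (11) in the limit.** A *density point* of a measurable set $T$ is a point $s$ with $\frac{|T\cap(s-\rho,s+\rho)|}{2\rho}\to1$ as $\rho\to0$. By Lebesgue's theorem almost every point of $T$ is one. Let $S',S''\subset(0,1)$ be the sets of density points of $S$ and of $S^c$. They are disjoint, $S'\cup S''$ has full measure, and $\mathbf 1_S=\mathbf 1_{S'}$ almost everywhere.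

**Claim 5.** If $s<t$ are in $S'$, then $\frac{s+t}2\notin S''$. If $s<t$ are in $S''$, then $\frac{s+t}2\notin S'$.

*Proof.* By symmetry (the second half of Fact (11) serves the second statement), suppose $s,t\in S'$ and $\mu=\frac{s+t}2\in S''$. Let $\kappa=10^{-3}$. Choose $0<\rho<\frac{t-s}4$ such that the $\rho$-neighborhoods of $s,\mu,t$ lie in $(0,1)$, $S^c$ has measure at most $2\kappa\rho$ in those of $s$ and $t$, and $S$ has measure at most $2\kappa\rho$ in that of $\mu$. For large $J$ in the subsequence, $\int|u^J-\mathbf 1_S|\le\kappa\rho$.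

We look for a forbidden pattern among translates of one triple of blocks. Let $i_0=\lceil gs\rceil$, $j_0=\lceil g\mu\rceil$, $k_0=2j_0-i_0$. From $g\mu\le j_0<g\mu+1$ and $gs\le i_0<gs+1$ we get $gt-1<k_0<gt+2$. Take $g$ so large that $\frac3g<\frac\rho2$ and $k_0-i_0\ge6$. There are at least $\rho g-1$ integers $x$ with $|x|\le\frac{\rho g}2$. For each of them the intervals of the blocks $i_0+x$; $k_0+x$; and $j_0+x-1,\,j_0+x,\,j_0+x+1$ lie within $\frac\rho2+\frac3g<\rho$ of $s$; $t$; and $\mu$, respectively.

A block in the neighborhood of $s$ with $u_i<\frac{49}{50}$ contributes more than $\frac1{50g}$ to $\int_{s-\rho}^{s+\rho}(1-u^J)\le2\kappa\rho+\kappa\rho=3\kappa\rho$. So at most $150\kappa\rho g=0.15\rho g$ values $x$ have $u_{i_0+x}<\frac{49}{50}$. In the same way, at most $0.15\rho g$ values $x$ violate each of the four conditions $u_{k_0+x}\ge\frac{49}{50}$ and $u_{j_0+x-1},u_{j_0+x},u_{j_0+x+1}\le\frac1{50}$. For the last three use $\int_{\mu-\rho}^{\mu+\rho}u^J\le3\kappa\rho$. Since $5\cdot0.15\rho g<\rho g-1$ for $g$ large, some $x$ satisfies all five conditions. As $(i_0+x)+(k_0+x)=2(j_0+x)$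 and $(k_0+x)-(i_0+x)\ge6$, this contradicts Fact (11). $\square$

## 10. Midpoint colorings change color at most once

**Lemma 6.** Let $q$ be even and let $\sigma:\{0,\dots,q\}\to\{+,-\}$ be such that $\sigma(i)=\sigma(k)$ with $i\equiv k\pmod2$ implies $\sigma(\frac{i+k}2)=\sigma(i)$. Then $\sigma$ changes at most once.

For $q=2$ the lemma only forbids $+-+$ and $-+-$. Evenness matters: for $q=3$ the coloring $+--+$ satisfies the hypothesis, because the same-parity pairs $(0,2)$ and $(1,3)$ have different colors, yet it changes twice.

*Proof.* Suppose there are two changes. Considering two consecutive ones, there are $p<p'$ with $p'-p\ge2$, $\sigma(p)=\sigma(p')$, and the opposite color at every integer strictly between. If $p'-p$ were even, the midpoint of $p,p'$ would violate the hypothesis. So $p'-p$ is odd, hence at least $3$.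

Suppose $p>0$. If $\sigma(p-1)=\sigma(p)$, then $p-1$ and $p'$ have the same color and parity, and their midpoint lies in $[p+1,p'-1]$, so it has the opposite color: a violation. If $\sigma(p-1)\ne\sigma(p)$, then $\sigma(p-1)=\sigma(p+1)\ne\sigma(p)$, and $p-1,p+1$ with midpoint $p$ are a violation. So $p=0$, and symmetrically $p'=q$. But then $p'-p=q$ is even, a contradiction. $\square$

**Step 1: one half of a progression is monochromatic.** Let $r\ge1$ and consider the points $x_j=x+\frac j{2r+1}$, $0\le j\le2r$, with $0<x<\frac1{2r+1}$. For almost every $x$ all $x_j$ lie in $S'\cup S''$. Color $j$ by $+$ if $x_j\in S'$ and by $-$ if $x_j\in S''$. By Claim 5 the hypothesis of Lemma 6 holds with $q=2r$, so the color changes at most once. Let $Z_-(x)$ and $Z_+(x)$ be the fractions of $+$ among $j=0,\dots,r-1$ and among $j=r+1,\dots,2r$. A single change cannot be inside both index sets, so one of them is monochromatic. Thus for almost every $x$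
$$Z_-(x)\in\{0,1\}\quad\text{or}\quad Z_+(x)\in\{0,1\}.\tag{13}$$

**Step 2: by the ham-sandwich property, both fractions are near one half for many $x$.** Let $\kappa'=\frac1{100}$ and choose a continuous $\varphi:[0,1]\to[0,1]$ with $\|\mathbf 1_S-\varphi\|_1\le\kappa'$. Since $x_j\in(\frac j{2r+1},\frac{j+1}{2r+1})$, the sum $\frac1{2r+1}\sum_{j<r}\varphi(x_j)$ is a Riemann sum for $\int_0^{r/(2r+1)}\varphi$ of mesh $\frac1{2r+1}$. By uniform continuity of $\varphi$, $\frac1r\sum_{j<r}\varphi(x_j)\to2\int_0^{1/2}\varphi$ as $r\to\infty$, uniformly in $x$. Likewise $\frac1r\sum_{j>r}\varphi(x_j)\to2\int_{1/2}^1\varphi$ uniformly. By (12) both limits differ from $\frac12$ by at most $2\kappa'$.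

Next we control the error of replacing $\mathbf 1_S$ by $\varphi$. The mean over $x\in(0,\frac1{2r+1})$ of $\frac1r\sum_{j<r}|\mathbf 1_S-\varphi|(x_j)$ equals
$$\frac{2r+1}r\int_0^{r/(2r+1)}|\mathbf 1_S-\varphi|\le3\kappa',$$
and the same bound holds for $j>r$. By Markov's inequality each of the two averages is at least $\frac18$ on a proportion at most $24\kappa'$ of the $x$. As $48\kappa'<1$, both are less than $\frac18$ for a set of $x$ of positive measure.

For almost every $x$ we have $Z_-(x)=\frac1r\sum_{j<r}\mathbf 1_S(x_j)$ and $Z_+(x)=\frac1r\sum_{j>r}\mathbf 1_S(x_j)$. Take $r$ so large that the Riemann sums are within $\frac1{20}$ of their limits. Then for a set of $x$ of positive measure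
$$\bigl|Z_\pm(x)-\tfrac12\bigr|<\tfrac18+2\kappa'+\tfrac1{20}<\tfrac14 ,$$
contradicting (13). This proves Theorem A, and with it Theorem 1. $\blacksquare$

## 11. Few pairs on rich lines, higher dimension, and bounds for $N(H)$

Theorem A was stated without a ban on four collinear points, and this pays off. The constants below come from a compactness argument (Section 9) and are not explicit, and nothing is claimed about $\chi(H)\ge7$.

**Theorem 2.** There are absolute constants $\eta,c,\gamma,\delta>0$ and $n_1$ with the following property. Let $P$ be a set of $n\ge n_1$ points in $\mathbb R^D$ ($D\ge2$) such that at most $\eta n^2$ pairs of points of $P$ lie on lines containing four or more points of $P$ (in particular, any $P$ with no four collinear points). Then: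

1. Some $Q\subseteq P$ with $|Q|\ge\gamma n$ spans at least $(\frac45+\delta)\frac{|Q|^2}2$ edges of $\mathcal V_P$.
2. $\mathcal V_P$ contains the complete 6-partite graph $K_6(t)$ with all classes of size $t\ge c\log n$. Hence it contains every graph $H$ with $\chi(H)\le6$ and $|V(H)|\le c\log n$; so in Theorem 1 one may take $N(H)\le e^{C|V(H)|}$ with an absolute constant $C$.
3. For each fixed $H$ with $\chi(H)\le6$, $\mathcal V_P$ contains at least $c_H\,n^{|V(H)|}$ copies of $H$ for $n\ge n_H$, where $c_H>0$ and $n_H$ depend only on $H$.

*Proof.*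

**Step 1: reduce to the plane.** A generic linear projection to a plane is injective on $P$, creates no new collinear triples, and preserves betweenness on lines. So it preserves $\mathcal V_P$ and the hypothesis, and we may take $D=2$.

**Step 2: check the hypothesis of Theorem A.** Let $\delta_0,\gamma,\theta,n_0$ be the constants of Theorem A and let $\eta=\min(\frac{\theta^2}4,\frac{\delta_0\gamma^2}2)$. A line with $k\ge4$ points of $P$ contains $\binom k2\ge\frac{k^2}4$ pairs, all counted in the hypothesis. So $\frac{k^2}4\le\eta n^2$ and $k\le2\sqrt\eta\,n\le\theta n$. Lines with at most three points are harmless for $n\ge3/\theta$.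

**Step 3: count non-edges.** For $n\ge\max(n_0,3/\theta)$, Theorem A gives $Q$ with $|Q|\ge\gamma n$ and $b(Q)\le(\frac1{10}-\delta_0)|Q|^2$. A non-adjacent pair of $Q$ has a point of $P$ strictly between its points. So either its line contains exactly three points of $P$ and the pair is counted in $b(Q)$, or its line contains at least four. Hence there are at most
$$\Bigl(\frac1{10}-\delta_0\Bigr)|Q|^2+\eta n^2\le\Bigl(\frac1{10}-\frac{\delta_0}2\Bigr)|Q|^2$$
non-adjacent pairs, since $\eta n^2\le\frac{\delta_0}2\gamma^2n^2\le\frac{\delta_0}2|Q|^2$. The computation of Section 2 now gives part 1 with $\delta=\frac{\delta_0}2$ for $n$ large.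

**Step 4: large complete 6-partite graphs.** The Bollobás–Erdős theorem (*On the structure of edge graphs*, 1973) says that a graph on $q\ge q_0(r,\delta)$ vertices with at least $(1-\frac1r+\delta)\frac{q^2}2$ edges contains $K_{r+1}(t)$ with $t\ge c(r,\delta)\log q$. Apply it with $r=5$ to $\mathcal V_P[Q]$. Since $q\ge\gamma n$, we have $\log q\ge\frac12\log n$ for $n$ large, so $t\ge c\log n$ with $c=\frac12c(5,\delta)$. A 6-colorable graph on $k$ vertices is a subgraph of $K_6(k)$, which gives the second sentence of part 2. Consequently every $P$ as in Theorem 1 with $n\ge\max(n_1,e^{k/c})$ contains every $H$ with $\chi(H)\le6$ and $k=|V(H)|\ge1$ vertices. This maximum is at most $e^{Ck}$ for $C=\max(\frac1c,\log n_1)$ (round up to an integer if desired, by enlarging $C$).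

**Step 5: many copies.** The Erdős–Simonovits supersaturation theorem (*Supersaturated graphs and hypergraphs*, 1983) says that for fixed $H$ with $\chi(H)\le r+1$, a graph on $q\ge q_0(H,\delta)$ vertices with at least $(1-\frac1r+\delta)\frac{q^2}2$ edges contains at least $c(H,\delta)\,q^{|V(H)|}$ copies of $H$. With $r=5$ and $q\ge\gamma n$ this gives part 3 with $c_H=c(H,\delta)\gamma^{|V(H)|}$. $\blacksquare$
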